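# Lines of high contact with a smooth hypersurface

## The dimension of $V_k(X)$: statements

Throughout, $\mathbf k$ is an algebraically closed field of characteristic $0$.

**Theorem A.** Let $X\subset\mathbb P^n$ be a smooth hypersurface of degree $d\ge 1$ over $\mathbf k$, with $n\ge1$, and let $1\le k\le\min(n,d)+1$. Let $V_k(X)$ be the scheme parametrizing pairs $(\ell,p)$, with $\ell\subset\mathbb P^n$ a line and $p\in\ell$ a point, such that $\ell$ has intersection multiplicity at least $k$ with $X$ at $p$ (for $k=d+1$ this means $\ell\subset X$). Then every irreducible component of $V_k(X)$ has dimension exactly $2n-k-1$.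

In words: asking a line to touch $X$ to order $k$ at a marked point is $k$ conditions on a pointed line. On a smooth $X$ these conditions are never redundant, as long as $k\le n+1$. The empty scheme counts as having the expected dimension, so the theorem does not claim that such lines exist.

The problem is taken from Roya Beheshti, Shibashis Mukhopadhyay, "Higher-order tangent lines to smooth hypersurfaces", arXiv:2610.28558 (2026). It asks: fix $k\ge1$; if $X$ is smooth and $d\ge n\ge k-1$ (and $k\le d+1$, so that $V_k(X)$ is defined), does $V_k(X)$ have the expected dimension $2n-k-1$? Known results: the answer is affirmative for $k\le4$, and $V_5(X)$ has the expected dimension whenever $X$ is smooth and $d\ge n\ge4$ (Patel, Riedl, Smith, Tseng). Theorem A answers the question affirmatively for every $k$: if $d\ge n\ge k-1$, then $k\le n+1=\min(n,d)+1$. The hypothesis $d\ge n$ can be dropped.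

The bound $k\le n+1$ is the right one.

**Theorem B.** Let $n\ge3$ and $1\le k\le d+1$. Then $\dim V_k(X)\le\max(2n-k-1,\;n-2)$ for every smooth $X\subset\mathbb P^n$ of degree $d$, with equality for the Fermat hypersurface. In particular, if $n+2\le k\le d+1$, then $V_k$ of the Fermat hypersurface has a component of dimension greater than expected.

**Corollary C.** (i) If $X\subset\mathbb P^n$ is smooth of degree $d\le n$, every component of the Fano scheme of lines on $X$ has dimension $2n-d-3$ (the statement of the Debarre–de Jong conjecture). (ii) If $d\ge n\ge3$, the lines on a smooth $X$ form a family of dimension $\le n-3$, and this bound is attained for all such $d$.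

## Pointed lines and contact order in coordinates

Write $\mathbb P^n=\mathbb P(E)$ for the space of lines in a vector space $E$ of dimension $n+1$, and $X=\{f=0\}$ with $f$ homogeneous of degree $d$. For $a\in E$ let $\nabla f(a)\in E^*$ be the differential, so $\nabla f(a)\cdot e$ is the derivative of $f$ at $a$ in direction $e$. Smoothness of $X$ means $\nabla f(a)\ne0$ whenever $[a]\in X$. The tangent hyperplane to $X$ at $p=[a]$ is $\mathbb P(\ker\nabla f(a))$.

If $\ell$ is spanned by $a,c\in E$ and $p=[a]$, expand $f(a+tc)=\sum_i f_i(a,c)\,t^i$. Then
$$(\ell,p)\in V_k(X)\iff f_0(a,c)=\dots=f_{k-1}(a,c)=0 .$$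
Since $f(a+tc)$ has degree $\le d$ in $t$, the case $k=d+1$ says that $f$ vanishes on $\ell$, as it should.

The space of pointed lines is smooth of dimension $n+(n-1)=2n-1$: choose $p$, then a direction at $p$. Locally on it we can choose $(a,c)$ as regular functions, so $V_k(X)$ is cut out locally by $k$ equations. Hence every component has dimension at least $2n-k-1$, and **only the upper bound has to be proved**.

Three small examples.

* For a smooth plane curve, $V_3(X)$ is the set of flexes with their tangent lines, and the expected dimension is $0$. For a smooth conic it is empty.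
* For a smooth quadric surface in $\mathbb P^3$, $V_3(X)$ is the set of pointed lines on $X$. There are two rulings, each a one-parameter family of lines, so $V_3(X)$ has dimension $2=2\cdot3-3-1$.
* For a smooth cubic surface, $V_4(X)$ is again the set of pointed lines on $X$. The expected dimension is $1$, so Theorem A says that $X$ contains at most finitely many lines.

## Contact of order one, two and three

We prove Theorem A for $k\le3$ directly.

**$k=1$.** $V_1(X)$ is the set of pointed lines with $p\in X$. It is a $\mathbb P^{n-1}$-bundle over $X$, of pure dimension $(n-1)+(n-1)=2n-2$.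

**$k=2$.** Over $p\in X$ the fibre is the set of tangent directions, $\mathbb P(T_pX)\cong\mathbb P^{n-2}$ (empty if $n=1$). So the dimension is $(n-1)+(n-2)=2n-3$.

If $n=1$, the hypothesis $k\le\min(n,d)+1$ forces $k\le2$, and we are done. From now on $k\ge3$; then $n\ge2$ and $d\ge2$.

**$k=3$.** *Aim: show that the fibre over $p$ is a quadric, except over finitely many $p$.* The coefficient of $t^2$ in $f(a+tc)$ is $\tfrac12\operatorname{Hess}f(a)(c,c)$. So over $p=[a]\in X$ the fibre is the zero locus in $\mathbb P(T_pX)=\mathbb P^{n-2}$ of the second fundamental form $II_p$, the quadratic form induced by $\operatorname{Hess}f(a)$ on $\ker\nabla f(a)/\langle a\rangle$. This is well defined, because Euler's relation gives $\operatorname{Hess}f(a)(a,u)=(d-1)\nabla f(a)\cdot u=0$ for $u\in\ker\nabla f(a)$.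

Where $II_p\ne0$ the fibre has dimension $\le n-3$ (it is empty if $n=2$). These points contribute dimension at most $(n-1)+(n-3)=2n-4$, which is the expected dimension. Where $II_p=0$ the fibre is all of $\mathbb P^{n-2}$. If the closed set $\{II_p=0\}$ is finite, it contributes at most $n-2\le2n-4$, and we are done.

Suppose it is not finite. Then $II\equiv0$ along some irreducible closed curve $C\subset X$. Let $a(s)$ be a local lift of $C$ to $E$, with $s$ a local parameter at a smooth point of $C$. From $f(a(s))=0$ we get $a'\in\ker\nabla f(a)$. Since $II=0$, the bilinear form $\operatorname{Hess}f(a)$ vanishes on $\ker\nabla f(a)$, so $\operatorname{Hess}f(a)(a',u)=0$ for all $u\in\ker\nabla f(a)$. But $\operatorname{Hess}f(a)(a',\cdot)=(\nabla f(a(s)))'$. So this covector vanishes on $\ker\nabla f(a)$, that is, it is proportional to $\nabla f(a)$. Hence ratios of coordinates of $\nabla f(a(s))$ have zero derivative, and in characteristic $0$ they are constant on $C$. Thus $\partial_if|_C=\lambda_i g$ with constants $\lambda_i$ and $g$ a section of the pullback of $\mathcal O(d-1)$ to the normalization of $C$. As $d\ge2$, this line bundle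 has positive degree, so $g$ vanishes somewhere. There $\nabla f=0$, contradicting smoothness.

The shape of this argument will return: *a pointwise condition on $\nabla f$ along a positive-dimensional projective family, against the fact that $\nabla f$ is made of forms of degree $d-1>0$.*

## Fibres over $X$ that are too large

The sensible way to go on is to fix $p$ and count. For $p=[a]\in X$ the fibre of $V_k(X)$ over $p$ is cut out in $\mathbb P(T_pX)=\mathbb P^{n-2}$ by $k-2$ further equations, the vanishing of $f_2,\dots,f_{k-1}$. If they cut the dimension each time, the fibre has dimension $n-k$ and the total is $(n-1)+(n-k)=2n-k-1$. So one must bound the set of $p$ at which some equation fails to cut.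

For $k=3$ the only failure is $II_p=0$, and we could handle it. For $k=4$ one has to control in addition the points at which $f_3$ vanishes identically on a component of the quadric $\{II_p=0\}$, and the counting itself says nothing about how many such points there are. Each further $k$ adds further kinds of degeneration.

Degenerate points do exist on smooth hypersurfaces. Let $n\ge2$, let $X=\{\sum_{i=0}^nx_i^d=0\}$ be the Fermat hypersurface with $d\ge3$, let $\zeta^d=-1$ and $z=(1:\zeta:0:\dots:0)\in X$. Use the representative $z=e_0+\zeta e_1\in E$. Then $\nabla f(z)\cdot c=d\,(c_0+\zeta^{d-1}c_1)$, and its kernel is spanned by $z,e_2,\dots,e_n$. For $c=\sum_{i\ge2}c_ie_i$ we find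
$$f(z+tc)=1+\zeta^d+t^d\sum_{i\ge2}c_i^d=t^d\sum_{i\ge2}c_i^d .$$
So *every* tangent line at $z$ has contact at least $d$. For $3\le k\le d$ the fibre of $V_k(X)$ over $z$ has dimension $n-2$ and not $n-k$. This single fibre does not contradict Theorem A exactly when $n-2\le2n-k-1$, that is, when $k\le n+1$.

We therefore give up organizing $V_k(X)$ by the marked point, and study the family of lines as a whole.

## Cutting with linear spaces: reduction to $n=k-1$

All of Theorem A for $k\ge4$ follows from its extreme case $k=n+1$.

**Proposition 1.** Let $n\ge2$, $d\ge n$, and let $X\subset\mathbb P^n$ be smooth of degree $d$. Then $\dim V_{n+1}(X)\le n-2$.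

**Proof of Theorem A for $k\ge4$, given Proposition 1.** Let $4\le k\le\min(n,d)+1$.

*Case $n=k-1$.* Then $n\ge3$ and $d\ge k-1=n$, and Proposition 1 gives $\dim V_k(X)\le n-2=2n-k-1$.

*Case $n\ge k$.* Suppose $V\subset V_k(X)$ is an irreducible component with $\dim V\ge2n-k$. Put $j=n-k+1\ge1$. Fix $(\ell,p)\in V$, let $S_0\subset E$ be the plane of $\ell$ and $S_0^\perp\subset E^*$ its annihilator, $\dim S_0^\perp=n-1$. Let $N\subset S_0^\perp$ be a general $j$-dimensional subspace, $H=\mathbb P(N^\perp)\cong\mathbb P^{n-j}=\mathbb P^{k-1}$, a linear space containing $\ell$, and $X'=X\cap H$.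

**Step R1. $X'$ is a smooth hypersurface of degree $d$ in $H$.** The purpose is to be allowed to apply Proposition 1 to $X'$. The hyperplanes containing $\ell$ form a linear system with base locus $\ell$. By Bertini's theorem, $X'$ is smooth of dimension $n-1-j$ off $\ell$ (or empty there). This says nothing at points of $\ell$, so let $q\in\ell\cap X$. The gradient of $f|_H$ at $q$ vanishes only if $\nabla f(q)$ vanishes on $N^\perp$, that is, $\nabla f(q)\in N$. Now
$$\{[\nabla f(q)]:q\in\ell\cap X,\ \nabla f(q)\in S_0^\perp\}\subset\mathbb P(S_0^\perp)=\mathbb P^{n-2}$$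
is closed, of dimension $\le1$, being the image of a closed subset of $\ell$ under the morphism $[\nabla f]$. A general $\mathbb P(N)\cong\mathbb P^{j-1}$ misses it because $1+(j-1)<n-2$; since $j=n-k+1$, this inequality is equivalent to $k\ge4$. So the gradient of $f|_H$ is nonzero at every point of $\ell\cap X$. Since $p\in\ell\cap X$, this shows also that $f|_H\ne0$. Here we see why $k\le3$ had to be done separately.

**Step R2. Count.** The set $V'=\{(\ell',p')\in V:\ell'\subset H\}$ is the zero locus on $V$ of a section of a bundle of rank $2j$: each of $j$ basis elements of $N$ is a linear form, and its restriction to $\ell'$ is a section of the dual of the tautological rank-2 bundle. It contains $(\ell,p)$. So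
$$\dim V'\ge2n-k-2j=k-2 .$$
But $V'\subset V_k(X')$, where $X'\subset\mathbb P^{k-1}$ is smooth of degree $d\ge k-1\ge3$. Proposition 1, with $n$ replaced by $k-1$, gives $\dim V'\le k-3$. This is a contradiction. $\blacksquare$

It remains to prove Proposition 1. The proof occupies the next sections.

## Differentiating the contact conditions along the family

Let $n\ge2$, $d\ge n$, and suppose that $V\subset V_{n+1}(X)$ is a closed irreducible subvariety, with its reduced structure, and
$$v:=\dim V\ge n-1 .$$
We look for a contradiction. Notation:

* $S\subset E\otimes\mathcal O_V$ is the tautological rank-2 bundle (the line), $\pi:P=\mathbb P(S)\to V$ the corresponding $\mathbb P^1$-bundle, $q:P\to\mathbb P^n$ the evaluation map, and $\sigma:V\to P$ the section given by the marked point.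
* $Y=q(P)$ is the variety swept out by the lines and $y=\dim Y$, so $1\le y\le n$.
* For $x\in Y_{reg}$, $\hat T_xY\subset E$ is the affine tangent space, of dimension $y+1$. The Gauss map is $\gamma:Y_{reg}\to G:=G(y+1,E)$, $x\mapsto\hat T_xY$. The Plücker embedding $G\subset\mathbb P(\Lambda^{y+1}E)$ sends a subspace to the wedge of a basis.
* By generic smoothness (characteristic $0$) there is a dense open $P^\circ\subset P$, lying over $V_{reg}$ and inside $q^{-1}(Y_{reg})$, on which $dq:T_P\to q^*T_Y$ is surjective.

**Step 1. The tangent spaces of $Y$ along one line.** We want to see how $\hat T_xY$ turns when $x$ moves along a line $\ell$ of the family. Let $b=(\ell,p)\in V_{reg}$ with $\pi^{-1}(b)\cap P^\circ\ne\emptyset$. Near $b$ choose a frame $(a,c)$ of $S$ with $a$ spanning the marked point, and let $a_0,c_0$ be its value at $b$. For $u\in T_bV$ put $\alpha_u=\partial_ua$ and $\beta_u=\partial_uc$ in $E$. The points of $\ell$ are $[a_0+tc_0]$, with $t=0$ being $p$. Moving in $t$ gives the tangent vector $c_0$, and moving in direction $u$ gives $\alpha_u+t\beta_u$. So for $(b,t)\in P^\circ$,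
$$\hat T_{q(b,t)}Y=\langle a_0,\ c_0,\ \alpha_u+t\beta_u\ (u\in T_bV)\rangle. \tag{1}$$
Choose $u_1,\dots,u_{y-1}\in T_bV$ such that for some $t$ with $(b,t)\in P^\circ$ the vectors $a_0,c_0,\alpha_{u_i}+t\beta_{u_i}$ form a basis of this space. Put
$$\omega(t)=a_0\wedge c_0\wedge\bigwedge_{i=1}^{y-1}(\alpha_{u_i}+t\beta_{u_i})\in\Lambda^{y+1}E[t],$$
a nonzero polynomial of degree $\le y-1$. For general $t$, $[\omega(t)]$ is the Plücker point of $\hat T_{q(b,t)}Y$. Homogenize $\omega$ to degree $y-1$ and divide by the common factor of its coordinates: $\gamma\circ q$ on $\ell$ extends to a morphism $\gamma_\ell:\ell\to G$ of Plücker degree $a(\ell)$ with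
$$0\le a(\ell)\le y-1,\qquad\text{and}\qquad\rho:=\operatorname{ord}_{t=0}\omega\le y-1\le n-1. \tag{2}$$
Write $T'_p:=\gamma_\ell(p)$, the *limit* at $t\to0$ of the tangent spaces to $Y$ along $\ell$.

*Example ($\rho=0$).* Take the ruling $a=(1,0,s,0)$, $c=(0,1,0,s)$ of the quadric $x_0x_3=x_1x_2$. At $s=0$ we have $\alpha=e_2$, $\beta=e_3$, and $\omega=e_0\wedge e_1\wedge(e_2+te_3)$, of degree $1=y-1$. The tangent plane turns around $\ell$ once.

*Example ($\rho=1$).* Take the tangent lines of the twisted cubic, $a=(1,s,s^2,s^3)$ and $c=a'$. At $s=0$ we have $a_0=e_0$, $c_0=\alpha=e_1$, $\beta=2e_2$, so $\omega=2t\,e_0\wedge e_1\wedge e_2$. At $t=0$ the vectors in (1) span only $\langle e_0,e_1\rangle$, but the limit space $T'_p=\langle e_0,e_1,e_2\rangle$ is three-dimensional.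

**Step 2. The limit space lies in the tangent hyperplane of $X$.** This is where the contact order $n+1$ enters.

**Claim.** $T'_p\subset\ker\nabla f(a_0)$.

*Proof.* The coefficients of $t^0,\dots,t^n$ in $f(a+tc)$ vanish at every point of $V$ near $b$, hence identically as functions, because $V$ is reduced. Differentiating in direction $u$ gives
$$\nabla f(a_0+tc_0)\cdot(\alpha_u+t\beta_u)\equiv0\bmod t^{n+1}.$$
Differentiating $f(a_0+tc_0)\equiv0\bmod t^{n+1}$ in $t$ gives $\nabla f(a_0+tc_0)\cdot c_0\equiv0\bmod t^n$. Euler's relation $\nabla f(a_0+tc_0)\cdot(a_0+tc_0)=d\,f(a_0+tc_0)$ then gives $\nabla f(a_0+tc_0)\cdot a_0\equiv0\bmod t^{n+1}$.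

So $\nabla f$ kills the spanning vectors to order $n$. If $\rho>0$, though, these vectors are dependent at $t=0$, and we must pass to the limit. Let $R=\mathbf k[t]_{(t)}$. Let $M_0\subset E\otimes R$ be the $R$-module spanned by $a_0,c_0,\alpha_{u_i}+t\beta_{u_i}$, and let
$$M=\{z\in E\otimes R:\ t^Nz\in M_0\text{ for some }N\}\supset M_0$$
be its saturation. (In the twisted cubic example, $M_0=\langle e_0,e_1,te_2\rangle$ and $M=\langle e_0,e_1,e_2\rangle$.) Both are free of rank $y+1$. Since $(E\otimes R)/M$ has no torsion, $M/tM$ injects into $E$. The wedge of a basis of $M$ is therefore nonzero modulo $t$. It is proportional to $\omega$, so it equals a unit times $t^{-\rho}\omega$. Two consequences follow. First, $M/tM$ has Plücker point $[t^{-\rho}\omega]_{t=0}$, that is, $M/tM=T'_p$. Second, the matrix expressing the basis of $M_0$ in a basis of $M$ has determinant a unit times $t^\rho$, and multiplying by the adjugate matrix shows $t^\rho M\subset M_0$.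

By the congruences above, $\nabla f(a_0+tc_0)\cdot M_0\subset t^nR$. So for $z\in M$ we have $t^\rho\,\nabla f(a_0+tc_0)\cdot z\in t^nR$, hence
$$\nabla f(a_0+tc_0)\cdot z\in t^{n-\rho}R\subset tR,$$
because $\rho\le n-1$ by (2). Setting $t=0$ gives $\nabla f(a_0)\cdot z(0)=0$, which is the claim. $\square$

**Step 3. The lines do not sweep out $\mathbb P^n$.** If $y=n$, then $T'_p=E$, and the Claim gives $\nabla f(a_0)=0$, contradicting the smoothness of $X$ at $p$. So $y\le n-1$. Put
$$m:=n-y\ge1,\qquad\delta:=d-1 .$$
By (2) and $d\ge n$,
$$a(\ell)\le y-1\le n-2<\delta. \tag{3}$$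

## Where the pointwise argument stops, and what (3) offers

Differentiation along $V$ disposes of the families that fill $\mathbb P^n$. For $y<n$ it gives only the inclusion $T'_p\subset\ker\nabla f(p)$ of a $(y+1)$-dimensional space in an $n$-dimensional one, and one point cannot contradict this. Suppose, for example, that all lines of the family lie in $X$. Then $Y\subset X$, and $\hat T_xY\subset\ker\nabla f(x)$ holds for trivial reasons at every $x\in Y_{reg}$.

So we must use the inclusion for all $p$ at once. Inequality (3) shows what to compare: along a line the space $\hat T Y$ turns with degree at most $y-1$, while $\nabla f$ is made of forms of the larger degree $\delta=d-1$. The inclusion gives a surjection from the rank-$m$ bundle with fibres $E/T'_p$ to a line bundle, $e\mapsto\nabla f(p)\cdot e\in\mathcal O(\delta)$. The bundle on the left has small degree, the one on the right large degree.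

One line is still not enough to exploit this. On $\mathbb P^1$ there is a surjection $\mathcal O^{\oplus2}\to\mathcal O(1)$, given by the two coordinates, from a bundle of degree $0$ to one of degree $1$. Similarly $\mathcal O^{\oplus m}$ surjects onto $\mathcal O(1)$ on $\mathbb P^{m-1}$. But on a projective variety of dimension at least $m$, $m$ forms of positive degree always have a common zero. So we need a base of dimension $\ge m$ on which the degrees are controlled. The lines of the family through *one fixed general point* $x\in Y$ provide it: there are at least $m$ parameters of them, and all tangent spaces agree at $x$, which will prevent any extra twist coming from the base.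

## The lines of the family through a general point of $Y$

**Step 4. A subfamily $F$ of dimension $\ge m$ of lines through $x$.** Let $x\in Y$ be general. Since $\dim P=v+1$, every component of $q^{-1}(x)$ has dimension $\ge v+1-y\ge n-y=m$. If $D'\subset P$ is a proper closed subset, then $\dim D'\le v$, and for general $x$ we have $\dim(D'\cap q^{-1}(x))\le v-y$. So $D'$ contains no component of $q^{-1}(x)$. Applying this to $D'=P\setminus P^\circ$ and to $D'=\sigma(V)$, we get for general $x$:

* $x\in Y_{reg}$;
* $P^\circ\cap q^{-1}(x)$ is dense in $q^{-1}(x)$;
* $\sigma(V)\cap q^{-1}(x)$ is nowhere dense in $q^{-1}(x)$.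

Take a component of $q^{-1}(x)$. Since $q$ is injective on fibres of $\pi$, the map $\pi$ is injective on this component. Let $F\subset V$ be its image: a closed irreducible set of pointed lines passing through $x$, with $w:=\dim F\ge m$. Then:

(a) a general $b=(\ell,p)\in F$ satisfies the hypotheses of Step 1, and $p\ne x$;

(b) the map $F\to X$, $(\ell,p)\mapsto p$, is injective where $p\ne x$, since there $\ell=\overline{xp}$. Hence it is generically finite onto its image.

*The case of linear $Y$.* At this point one case can be finished by hand. Suppose $Y=\mathbb P(\Lambda)$ is a linear subspace. Then $\gamma$ is constant, $T'_p=\Lambda$ for general $(\ell,p)\in V$, and so $\nabla f(p)$ kills $\Lambda$ for every marked point $p$, because this is a closed condition. By (b) the marked points form a closed subset of $X$ of dimension at least $w\ge m$. Let $e_1,\dots,e_m$ span a complement of $\Lambda$ in $E$. The $m$ forms $\nabla f(\cdot)\cdot e_i$ of degree $\delta\ge1$ have a common zero on that subset, and there $\nabla f=0$: contradiction. The general case replaces "$m$ forms on a variety of dimension $\geq m$" by a top Chern class.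

**Step 5. The Gauss map on the lines through $x$ has no twist from the base.** We compute the line bundle that defines $\gamma\circ q$ over $F$. Let $\tilde F\to F$ be a projective resolution of singularities and $\tilde K=\tilde F\times_VP$, a $\mathbb P^1$-bundle $\tilde\pi:\tilde K\to\tilde F$. It is smooth, irreducible and projective, with a map $q:\tilde K\to Y$ and two sections: $s_x$ (the point $x$) and $s_p$ (the marked point). Write $h=q^*\mathcal O(1)$. It has degree $1$ on the fibres of $\tilde\pi$, so $\operatorname{Pic}\tilde K=\mathbb Zh\oplus\tilde\pi^*\operatorname{Pic}\tilde F$.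

The set $q^{-1}(Y_{reg})\subset\tilde K$ is open and contains $s_x(\tilde F)$, because $x\in Y_{reg}$. So $\tilde\gamma=\gamma\circ q:\tilde K\dashrightarrow G$ is a rational map that is regular near $s_x(\tilde F)$, and it is constant on $s_x(\tilde F)$, with value $\hat T_xY$. As $\tilde K$ is smooth and $G$ projective, $\tilde\gamma$ is regular off a closed set $\mathrm{Bs}$ of codimension $\ge2$, and $\tilde\gamma^*\mathcal O_G(1)$ extends to a line bundle $L$ on $\tilde K$. Write $L=\mathcal O(ah)\otimes\tilde\pi^*A$ with $A\in\operatorname{Pic}\tilde F$. Both $s_x^*h$ and $s_x^*L$ are trivial, being pullbacks under constant maps. So $A=s_x^*\tilde\pi^*A$ is trivial, and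
$$L\cong\mathcal O(ah). \tag{4}$$

Next we identify $a$. Since $\dim\tilde K=w+1$, we have $\dim\mathrm{Bs}\le w-1$, so a general fibre of $\tilde\pi$ avoids $\mathrm{Bs}$. On such a fibre $\tilde\gamma$ is a morphism which agrees with $\gamma_\ell$ of Step 1 on a dense open set, hence everywhere. Therefore $a=a(\ell)$, so $0\le a\le y-1$ and $a<\delta$ by (3). Moreover the value of $\tilde\gamma$ at the marked point is $T'_p\subset\ker\nabla f(p)$. In particular $s_p(\tilde F)\not\subset\mathrm{Bs}$.

## A nowhere vanishing section over the marked points

**Step 6. Restriction to $s_p$.** We transport (4) to the family of marked points, after removing the base locus. The Plücker coordinates give a map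
$$\Lambda^{y+1}E^*\to H^0(\tilde K\setminus\mathrm{Bs},L)=H^0(\tilde K,L),$$
where the equality holds because $\mathrm{Bs}$ has codimension $\ge2$ in a smooth variety. These sections generate $L$ off $\mathrm{Bs}$, so their pullbacks by $s_p$ generate $s_p^*L$ at general points of $\tilde F$. They may have base points. Let $\mu:\hat F\to\tilde F$ be a projective birational morphism with $\hat F$ smooth such that the base ideal of these restricted sections becomes $\mathcal O(-D)$ with $D\ge0$ an effective divisor (a resolution of the blow-up of the base ideal). Dividing by the equation of $D$ we get a morphism $\hat\gamma:\hat F\to G$, which at general points is $b\mapsto T'_p$. Write $h$ also for the pullback of $\mathcal O_{\mathbb P^n}(1)$ under $\hat F\to X$, $b\mapsto p$. This is $\mu^*s_p^*h$, and (4) gives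
$$\hat\gamma^*\mathcal O_G(1)\cong\mathcal O(ah-D). \tag{5}$$
Let $Q$ be the pullback by $\hat\gamma$ of the universal quotient bundle of $G$. It has rank $(n+1)-(y+1)=m$ and $c_1(Q)=ah-D$.

**Step 7. A Chern class that vanishes.** Here smoothness of $X$ is used. The map
$$\nabla f:E\otimes\mathcal O_{\hat F}\to\mathcal O(\delta h),\qquad e\mapsto\nabla f(p)\cdot e,$$
is surjective because $X$ is smooth. By the Claim it kills the universal subbundle over a dense open set, hence everywhere. So there is a surjection $Q\to\mathcal O(\delta h)$. Dually, $Q^*(\delta h)$, of rank $m$, has a nowhere vanishing section, so its top Chern class is zero. Since $w\ge m$ we may multiply by $h^{w-m}$ and integrate over the $w$-dimensional $\hat F$. Using $c_m(Q^*\otimes\mathcal O(\delta h))=\sum_i(-1)^ic_i(Q)(\delta h)^{m-i}$ we obtain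
$$0=\int_{\hat F}c_m\big(Q^*(\delta h)\big)h^{w-m}=\sum_{i=0}^m(-1)^i\delta^{m-i}N_i,\qquad N_i:=\int_{\hat F}c_i(Q)\,h^{w-i}. \tag{6}$$

*The case $m=1$.* If $Y$ is a hypersurface, (6) reads $\delta N_0=N_1=\int_{\hat F}(ah-D)h^{w-1}=aN_0-\int_Dh^{w-1}\le aN_0$. Since $N_0>0$ by (b), this contradicts $a<\delta$. For $m\ge2$ the higher $N_i$ enter with alternating signs. We now show that they decay at least like a geometric series with ratio $a$, so that the first term of the alternating sum wins.

## Schubert classes and the sizes of the $N_i$

We recall the facts needed about $G=G(y+1,E)$, whose universal quotient bundle has rank $m$. Fix a complete flag and let $A_r$ be its member of dimension $r$. For $1\le i\le m$ the special Schubert class $\sigma_i$ is the class of $\{\Lambda:\Lambda\cap A_{m+1-i}\ne0\}$, of codimension $i$, and it equals the Chern class $c_i$ of the universal quotient bundle; put $\sigma_0=1$, the class of $G$. The class $\sigma_{i,1}$ is that of $\{\Lambda:\Lambda\cap A_{m+1-i}\ne0,\ \dim(\Lambda\cap A_{m+1})\ge2\}$, of codimension $i+1$. Pieri's formula gives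
$$\sigma_1\sigma_i=\sigma_{i+1}+\sigma_{i,1}\qquad(1\le i\le m-1); \tag{7}$$
the term $\sigma_{i,1}$ has two parts, which is allowed as $y+1\ge2$.

*Example.* On $G(2,4)$, the Grassmannian of lines in $\mathbb P^3$, we have $m=2$. Here $\sigma_1$ is the class of lines meeting a given line, $\sigma_2$ that of lines through a given point, $\sigma_{1,1}$ that of lines in a given plane, and (7) says $\sigma_1^2=\sigma_2+\sigma_{1,1}$.

**Step 8. A positivity statement.** It says that pullbacks of Schubert classes have nonnegative degree.

**Positivity.** Let $Z$ be an irreducible projective variety with a morphism $g:Z\to\hat F$, and let $\Omega\subset G$ be a Schubert variety of codimension $e\le\dim Z$. Then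
$$\int_Zg^*\big(\hat\gamma^*[\Omega]\cdot h^{\dim Z-e}\big)\ge0 .$$

*Proof.* By the projection formula we may replace $Z$ by a resolution, and so assume $Z$ smooth. The group $GL(E)$ acts transitively on $G$. By Kleiman's theorem in characteristic $0$, for general $\tau\in GL(E)$ the preimage $(\hat\gamma g)^{-1}(\tau\Omega)$ is empty, or generically reduced of pure codimension $e$, and it represents $(\hat\gamma g)^*[\Omega]$. So this class is effective. Its intersection number with a power of the base point free class $g^*h$ is $\ge0$. $\square$

**Step 9. $N_i\ge0$ and $N_{i+1}\le aN_i$.** The classes $c_i(Q)=\hat\gamma^*\sigma_i$ for $0\le i\le m$, and, by (7), $c_1(Q)c_i(Q)-c_{i+1}(Q)=\hat\gamma^*\sigma_{i,1}$ for $1\le i\le m-1$, are pullbacks of Schubert classes; for $i=0$ the latter difference is $0$. Recall $m\le w$. Positivity on $Z=\hat F$, applied to $\sigma_i$, gives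
$$N_i\ge0\qquad(0\le i\le m).$$
Applied to $\sigma_{i,1}$, it gives the first inequality in the following line, for $0\le i\le m-1$:
$$N_{i+1}\le\int_{\hat F}c_1(Q)c_i(Q)h^{w-i-1}=aN_i-\int_Dc_i(Q)h^{w-i-1}\le aN_i. \tag{8}$$
The equality is (5). The last inequality is positivity for the irreducible components $Z$ of $D$, which have dimension $w-1\ge i$, with $g$ the inclusion and the class $\sigma_i$.

**Step 10. The contradiction.** By (b), the map $\hat F\to X$, $b\mapsto p$, is generically finite onto its image, so $N_0=\int_{\hat F}h^w>0$. Put $u_i=\delta^{m-i}N_i\ge0$. Then $u_0>0$, and (8) gives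
$$u_{i+1}=\delta^{m-i-1}N_{i+1}\le\frac a\delta\,u_i,\qquad0\le\frac a\delta<1 .$$
So the $u_i$ are non-increasing and $u_1<u_0$. Grouping the alternating sum as $(u_0-u_1)+(u_2-u_3)+\cdots$, where for even $m$ the last term is $u_m\ge0$ alone, and using $m\ge1$, we get
$$\sum_{i=0}^m(-1)^iu_i\ge u_0-u_1>0 .$$
By (6) this sum is $0$. The contradiction proves Proposition 1, and with it Theorem A. $\blacksquare$

## Fermat hypersurfaces and lines on $X$

**Proof of Theorem B.** *Upper bound.* If $k\le n+1$, then $k\le\min(n,d)+1$, and Theorem A gives dimension at most $2n-k-1$. If $n+2\le k\le d+1$, then $d\ge n+1$ and $V_k(X)\subset V_{n+1}(X)$, which has dimension $\le n-2$ by Proposition 1.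

*Equality.* Let $X=\{\sum_{i=0}^nx_i^d=0\}$, which is smooth in characteristic $0$. As before let $\zeta^d=-1$ and $z=(1:\zeta:0:\dots:0)\in X$. Put
$$X''=\Big\{x_0=x_1=0,\ \sum_{i\ge2}x_i^d=0\Big\},$$
which is nonempty of dimension $n-3$, as $n\ge3$. Let $x''\in X''$ with coordinates $x''_i$. At the point $\lambda z+\mu x''$ the form takes the value $\lambda^d(1+\zeta^d)+\mu^d\sum_{i\ge2}(x''_i)^d=0$, so the line joining $z$ to $x''$ lies in $X$. Distinct points $x''$ give distinct lines, since such a line meets $\{x_0=x_1=0\}$ only in $x''$. With a point chosen on each such line, these form an $(n-2)$-dimensional subset of $V_{d+1}(X)\subset V_k(X)$, for every $k\le d+1$.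

If $k\le n+1$, then $V_k(X)$ is nonempty, and Theorem A gives dimension $2n-k-1\ge n-2$, which is the maximum in the statement. If $k\ge n+2$, then $V_k(X)$ has dimension at least $n-2$ by the construction and at most $n-2$ by the upper bound. So the dimension is exactly $n-2>2n-k-1$. $\blacksquare$

*Remark on $n=2$.* For $n=2$ and $4\le k\le d$ the expected dimension $3-k$ is negative. On the Fermat curve, the tangent line $x_1=\zeta x_0$ at $(1:\zeta:0)$ has contact order $d$, because $f$ restricts to $x_2^d$ on it. So $V_k\ne\emptyset$.

**Proof of Corollary C.** $V_{d+1}(X)$ is the universal line over the Fano scheme of lines on $X$, so its dimension at each component is one more than that of the Fano scheme.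

(i) If $d\le n$, then $k=d+1=\min(n,d)+1$ is allowed in Theorem A. Every component of $V_{d+1}(X)$ has dimension $2n-d-2$, so every component of the Fano scheme has dimension $2n-d-3$.

(ii) If $d\ge n\ge3$, then $V_{d+1}(X)\subset V_{n+1}(X)$ has dimension $\le n-2$ by Proposition 1. So the lines on $X$ form a family of dimension $\le n-3$. The lines through $z$ on the Fermat hypersurface form a family of dimension $n-3$ for every such $d$, so the bound is attained. $\blacksquare$
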